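# Among simple graphs on $n$ vertices, $K_n$ has the smallest forest ratios

## 1. Forest counts for graphs on four vertices

For a graph $G$ and an integer $s\ge 1$, let $F_s(G)$ be the number of spanning forests of $G$ with exactly $s$ components; an isolated vertex counts as a component. If $G$ has $n$ vertices, these are exactly the acyclic sets of $n-s$ edges. Thus $F_1(G)$ is the number of spanning trees, $F_{n-1}(G)$ is the number of edges, and $F_n(G)=1$.

Take the connected simple graphs on four vertices. In a simple graph any two edges form a forest, so $F_2=\binom m2$, where $m$ is the number of edges. Three edges on four vertices form a tree unless they form a triangle, so $F_1=\binom m3-\#\{\text{triangles}\}$. Up to isomorphism there are six graphs: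

| graph | $F_4$ | $F_3$ | $F_2$ | $F_1$ | $F_2/F_1$ | $F_3/F_2$ | $F_4/F_3$ |
|---|---|---|---|---|---|---|---|
| path, star | 1 | 3 | 3 | 1 | $3$ | $1$ | $1/3$ |
| triangle with a pendant edge | 1 | 4 | 6 | 3 | $2$ | $2/3$ | $1/4$ |
| $C_4$ | 1 | 4 | 6 | 4 | $3/2$ | $2/3$ | $1/4$ |
| $K_4$ minus an edge | 1 | 5 | 10 | 8 | $5/4$ | $1/2$ | $1/5$ |
| $K_4$ | 1 | 6 | 15 | 16 | $15/16$ | $2/5$ | $1/6$ |

In each of the three ratio columns the smallest entry is that of $K_4$, and only $K_4$ attains it. Ferenc Bencs and Péter Csikvári, in "An inequality for the number of independent sets of matroids with an application to the forest-tree ratio of graphs", arXiv:2609.18611 (2026), ask whether this is a general fact: for a simple connected graph $G$ on $n$ vertices and $2\le s\le n$, is $F_s(G)/F_{s-1}(G)\ge F_s(K_n)/F_{s-1}(K_n)$, with equality if and only if $G=K_n$? The answer is yes, and connectedness can be weakened to the condition that the left side makes sense.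

**Theorem 1.** Let $n\ge 2$, $2\le s\le n$, and let $G$ be a simple graph on $n$ vertices with $F_{s-1}(G)>0$ (in particular, any connected $G$). Then
$$\frac{F_s(G)}{F_{s-1}(G)}\ \ge\ \frac{F_s(K_n)}{F_{s-1}(K_n)},$$
with equality if and only if $G=K_n$.

Two values of $s$ need no theory. For $s=n$ the ratio is $1/m$, and $1/m>1/\binom n2$ unless $G=K_n$. For $s=n-1\geq 2$ the ratio is $m/\binom m2=2/(m-1)$, which is again strictly decreasing in $m$. The first real tension appears at $s=n-2\ge 2$. With $\tau$ the number of triangles, the ratio is $\binom m2\big/\bigl(\binom m3-\tau\bigr)$. More edges push it down, more triangles push it up, and $K_n$ has the most of both.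

Simplicity of $G$ cannot be dropped. If every edge of $K_n$ is doubled, each forest with $n-s$ edges becomes $2^{n-s}$ forests, so every ratio $F_s/F_{s-1}$ is halved.

## 2. Joining edges and missing pairs

The purpose of this section is to turn the ratio into an average. Fix $n$, and put
$$M=\binom n2,\qquad k=n-s+1,\qquad F_s^*=F_s(K_n),\qquad \rho_s^*=\frac{F_s^*}{F_{s-1}^*}\quad(s\ge2).$$
Let $\mathcal F_s=\mathcal F_s(G)$ be the set of spanning forests of $G$ with $s$ components. Its members have $n-s=k-1$ edges, and the members of $\mathcal F_{s-1}$ have $k$ edges. Let $m=|E(G)|$ and $\nu=M-m$. We call a non-adjacent pair of distinct vertices *missing*, so $\nu$ is the number of missing pairs.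

**Definition.** For a spanning forest $F$ of $G$ with component sizes $a_1,a_2,\dots$, let $p_2(F)=\sum_i a_i^2$, let $C(F)$ be the number of edges of $G$ that join different components of $F$, and let $N(F)$ be the number of missing pairs that lie in different components of $F$.

The number of pairs of vertices in different components is $\frac12(n^2-p_2(F))$. Each such pair is an edge or a missing pair, hence
$$C(F)=\frac{n^2-p_2(F)}2-N(F).\tag{1}$$

Count the pairs $(F',f)$ with $F'\in\mathcal F_{s-1}$ and $f$ an edge of $F'$. There are $kF_{s-1}$ of them. Sending $(F',f)$ to $(F'-f,f)$ is a bijection onto the pairs consisting of some $F\in\mathcal F_s$ and an edge joining different components of $F$. Hence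
$$k\,F_{s-1}(G)=\sum_{F\in\mathcal F_s}C(F)\qquad(1\le s\le n,\ F_0:=0).\tag{2}$$

Let $c_s=kF_{s-1}^*/F_s^*$. By (2) this is the average of $C$ over $\mathcal F_s(K_n)$. In particular $c_1=0$, $c_s>0$ for $s\ge2$, $c_n=M$, and $\rho_s^*=k/c_s$. Theorem 1 says that the average of $C$ over the $s$-component forests of $G$ is at most $c_s$.

As an example, let $G$ be a tree and $n\ge3$. Every $F\in\mathcal F_s(G)$ has $C(F)=s-1$. In $K_n$ every two components are joined by an edge, so $C\ge\binom s2\ge s-1$. The second inequality is strict for $s\ge3$; for $s=2$ we have $C=a(n-a)\ge n-1>1$. So Theorem 1 holds for trees, with strict inequality.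

In (1), missing pairs clearly help to make $C$ small. One might hope that $p_2$ helps too, that is, that forests of $G$ have on average a larger $p_2$ than forests of $K_n$. This is false already for $C_4$ and $s=2$. In $K_4$ there are $3$ forests with sizes $2,2$ and $12$ with sizes $3,1$, and the average of $p_2$ is $(3\cdot 8+12\cdot10)/15=9.6$. In $C_4$ there are $2$ and $4$, and the average is $(2\cdot8+4\cdot10)/6=9.33\ldots$ The inequality $2=\frac{3\cdot4}{6}\le c_2=\frac{3\cdot 16}{15}=3.2$ holds because $N$ pays: $N(F)=2$ for the first type and $N(F)=1$ for the second. Any proof has to weigh the two terms of (1) against each other.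

## 3. Adding one edge, and a counterexample with the most edges

A sensible first plan is to add the missing edges one at a time until $K_n$ is reached, and to show that the ratio never goes up.

**Definition.** For distinct $u,v$, let $D_j(uv)$ be the number of $F\in\mathcal F_j(G)$ with $u$ and $v$ in different components. We say that such an $F$ *separates* $u$ and $v$.

Let $uv$ be missing. The $j$-component forests of $G+uv$ that contain $uv$ correspond, by deleting $uv$, to the $(j+1)$-component forests of $G$ that separate $u,v$. So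
$$F_j(G+uv)=F_j(G)+D_{j+1}(uv).\tag{3}$$
Hence the new ratio $F_s(G+uv)/F_{s-1}(G+uv)$ is the mediant of $F_s(G)/F_{s-1}(G)$ and $D_{s+1}(uv)/D_s(uv)$, when the denominators are positive. It goes down only if the second fraction is smaller than the first.

This can fail. Let $G=K_{2,q}$, with $u,v$ the side of size $2$. A spanning tree has one middle vertex joined to both $u$ and $v$ and every other middle vertex joined to one of them, so $F_1=q2^{q-1}$. A $2$-component forest that separates $u,v$ attaches each middle vertex to one of them ($2^q$ ways). One that does not separate them has one middle vertex joined to both, one isolated middle vertex, and the rest attached to one of the two ($q(q-1)2^{q-2}$ ways). So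
$$\frac{F_2}{F_1}=\frac{2^q+q(q-1)2^{q-2}}{q2^{q-1}}=\frac2q+\frac{q-1}2 .$$
On the other hand $D_2(uv)=2^q$ and $D_3(uv)=q2^{q-1}$ (one middle vertex is isolated, the others choose), so $D_3/D_2=\frac q2$, which is larger than $F_2/F_1$ as soon as $q\ge5$. For $q=5$ the ratio goes up from $192/80=2.4$ to $272/112=2.428\ldots$ Theorem 1 cannot be proved by adding edges one at a time in arbitrary order.

The failure itself carries information, if it is used at the right graph. Write $(\mathrm T_s)$ for the assertion of Theorem 1 for our fixed $n$ and this $s$ (all graphs $G$). We have already seen that $(\mathrm T_n)$ holds.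

**An extremal choice.** Let $2\le s\le n-1$, so $k\ge2$, and suppose that $(\mathrm T_s)$ fails. Since $K_n$ gives equality, there is a graph $G\ne K_n$ with $F_{s-1}(G)>0$ and $F_s(G)\le\rho_s^*F_{s-1}(G)$. Among all such graphs choose one with the maximum number of edges. For a missing pair $uv$ we have $F_{s-1}(G+uv)\geq F_{s-1}(G)>0$. So either $G+uv=K_n$ or $G+uv$ is not a counterexample, and in both cases $F_s(G+uv)\ge\rho_s^*F_{s-1}(G+uv)$. By (3) this reads $F_s(G)+D_{s+1}(uv)\ge\rho_s^*\bigl(F_{s-1}(G)+D_s(uv)\bigr)$. Subtracting $F_s(G)\le\rho_s^*F_{s-1}(G)$ gives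
$$D_{s+1}(uv)\ \ge\ \rho_s^*\,D_s(uv)\qquad\text{for every missing pair }uv.\tag{4}$$

We call such a $G$ an *edge-maximal counterexample for $s$*. Inequality (4) will be contradicted in two different ways, depending on the size of $s$.

## 4. Mason's inequality for forests

A matroid is a finite ground set with a nonempty family of independent sets, closed under taking subsets and satisfying the exchange axiom: if $|A|<|A'|$ are independent, some $x\in A'\setminus A$ makes $A\cup\{x\}$ independent. The acyclic edge sets of a graph, possibly with parallel edges, are the independent sets of its graphic matroid. Let $I_i$ be the number of independent sets of size $i$. The one deep external input is the strong Mason inequality, valid for any matroid: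
$$I_i^2\ \ge\ \Bigl(1+\frac1i\Bigr)I_{i-1}I_{i+1}\qquad(i\ge1).\tag{5}$$
It is implied by Mason's ultra-log-concavity, for which see Brändén–Huh, *Lorentzian polynomials*, Ann. of Math. 192 (2020), and Anari–Liu–Oveis Gharan–Vinzant, *Log-concave polynomials III*, Proc. AMS (2024): for a ground set of size $N$ and $1\le i<N$ one has the further factor $1+\frac1{N-i}\ge1$ on the right, and for $i\ge N$ the right side of (5) is $0$. The form (5) itself is in Huh–Schröter–Wang, *Correlation bounds for fields and matroids*, JEMS (2022). We use (5) without proof.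

For $K_4$ the numbers $I_0,\dots,I_3$ are $1,6,15,16$, and (5) reads $36\ge 2\cdot15$ and $225\ge\frac32\cdot 6\cdot16=144$. When the numbers are positive, (5) says that $i I_i/I_{i-1}$ is nonincreasing in $i$.

We apply (5) to two matroids. For the graphic matroid of $G$ itself, $I_i=F_{n-i}(G)$. For a missing pair $uv$, let $G/uv$ be the multigraph obtained by identifying $u$ with $v$. No loops arise, since $uv$ is not an edge. A set $A\subseteq E(G)$ is acyclic in $G/uv$ if and only if $A\cup\{uv\}$ is a forest in $G+uv$, that is, if and only if $A$ is a forest of $G$ that separates $u,v$. So for the graphic matroid of $G/uv$ we have $I_{n-j}=D_j(uv)$. For $C_4$ with $u,v$ opposite, $G/uv$ is a path on three vertices with both edges doubled, and $D_4,D_3,D_2=1,4,4$.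

## 5. An exact formula for forests with two components

This section evaluates $F_2/F_1$ exactly. Let $B$ be a connected simple graph on $b\ge2$ vertices, and $L$ its Laplacian (degrees on the diagonal, $-1$ for each edge). We recall four facts.

* $L$ is positive semidefinite, $x^{\top}Lx=\sum_{uv\in E(B)}(x_u-x_v)^2$, and its kernel is spanned by the all-ones vector $\mathbf 1$.
* The pseudoinverse $\Gamma=L^+$ has the same eigenvectors, with the nonzero eigenvalues inverted. Hence $\Gamma$ is symmetric, $\Gamma\mathbf 1=0$, and $L\Gamma=I-J/b$, where $J$ is the all-ones matrix.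
* Matrix-tree theorem for principal minors: for a nonempty vertex set $W$, the determinant of $L$ with the rows and columns of $W$ deleted is the number of spanning forests with $|W|$ components, each containing exactly one vertex of $W$.
* Jacobi's identity: for invertible $A$, the principal minor of $A^{-1}$ on an index set $U$ is $\det(A\text{ with }U\text{ deleted})/\det A$.

Put $h=\operatorname{diag}\Gamma$ (a vector) and $R_{uv}=\Gamma_{uu}+\Gamma_{vv}-2\Gamma_{uv}$. For $K_b$ one has $L=b(I-J/b)$, so $\Gamma=\frac1b(I-J/b)$, $h$ is constant, and $R_{uv}=\frac2b$ for $u\ne v$.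

**Lemma 1.** Let $B$ be a connected simple graph on $b\ge2$ vertices with $m_B$ edges, $T=F_1(B)$ and $\nu_B=\binom b2-m_B$. Then
$$\frac{F_2(B)}{T}=\frac3b\operatorname{Tr}\Gamma+\frac34\,h^{\top}Lh+\frac14\sum_{uv\in E(B)}R_{uv}^2 .\tag{6}$$
Moreover, summing over the $2$-component spanning forests of $B$, with component sizes $a,a'$,
$$2\sum(a^2-aa'+a'^2)\ \ge\ T\,\frac{b^2(b-1)^2}{2m_B}\ \ge\ T\bigl(b(b-1)+2\nu_B\bigr),\tag{7}$$
with equality throughout if $B=K_b$.

Before the proof, test it on the path with three vertices: $T=1$, $F_2=2$. The nonzero eigenvalues of $L$ are $1$ and $3$, so $\operatorname{Tr}\Gamma=\frac43$. The unit eigenvectors $(1,0,-1)/\sqrt2$ and $(1,-2,1)/\sqrt6$ give $h=(\frac59,\frac29,\frac59)$, so $h^\top Lh=2\cdot\frac19$, and both edges have $R=\frac59+\frac29-2\Gamma_{12}=\frac79+\frac29=1$, because $\Gamma_{12}=\frac13\cdot\frac{-2}{6}=-\frac19$. The right side of (6) is $\frac43+\frac16+\frac12=2$. In (7) the three terms are $12\ge9\ge8$.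

*Proof of Lemma 1.*

**Step 1: forest counts in terms of $R$.** We want to express the number of forests that separate two or three given vertices. Fix a vertex $r$, let $L_r$ be $L$ with row and column $r$ deleted, and $g=L_r^{-1}$; here $\det L_r=T>0$. Let $D_2(u,v)$ be the number of $2$-component forests of $B$ that separate $u,v$, and $D_3(u,v,r)$ the number of $3$-component forests with $u,v,r$ in three different components (this is $0$ if two of the vertices coincide). By the matrix-tree theorem and Jacobi's identity, for distinct $u,v\ne r$,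
$$g_{uu}=\frac{D_2(u,r)}T,\qquad g_{uu}g_{vv}-g_{uv}^2=\frac{D_3(u,v,r)}T .$$

Next we claim $g_{uv}=\Gamma_{uv}-\Gamma_{ur}-\Gamma_{vr}+\Gamma_{rr}$ for all $u,v\neq r$. Call the right side $\tilde g_{uv}$, for all vertices $u,v$; it vanishes if $u=r$ or $v=r$. For $u,v\ne r$, since $L\mathbf 1=0$,
$$\sum_{w\ne r}L_{uw}\tilde g_{wv}=\sum_wL_{uw}\tilde g_{wv}=(L\Gamma)_{uv}-(L\Gamma)_{ur}=\Bigl(\delta_{uv}-\frac1b\Bigr)-\Bigl(0-\frac1b\Bigr)=\delta_{uv}.$$
So $L_r\tilde g=I$, and the claim follows. In particular $g_{uu}=R_{ur}$. Since $r$ was arbitrary, $R_{uv}=D_2(u,v)/T$ for all $u\ne v$. Substituting the claim into $g_{uu}+g_{vv}-2g_{uv}$ gives $R_{uv}$, so $g_{uv}=\frac12(R_{ur}+R_{vr}-R_{uv})$. Therefore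
$$\frac{D_3(u,v,r)}T=R_{ur}R_{vr}-\tfrac14(R_{ur}+R_{vr}-R_{uv})^2=\tfrac12R_{uv}(R_{ur}+R_{vr})-\tfrac14R_{uv}^2-\tfrac14(R_{ur}-R_{vr})^2 .$$
If $r=u$ the right side is $\frac12R_{uv}^2-\frac14R_{uv}^2-\frac14R_{uv}^2=0$, and likewise for $r=v$, so the formula is valid for all $r$ and all $u\ne v$.

**Step 2: $F_2$ as vertices minus edges.** This step brings $F_2$ itself into play. In a $2$-component forest, the component that does not contain $r$ is a tree, so its number of vertices minus its number of edges is $1$. Sum this over all $2$-component forests. The vertices contribute $\sum_{v\ne r}D_2(v,r)$. For a fixed edge $uv$ of $B$, the $2$-component forests in which $uv$ lies in the component avoiding $r$ correspond, by deleting $uv$, bijectively to the $3$-component forests that put $u,v,r$ in different components. Hence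
$$F_2=\sum_{v\ne r}D_2(v,r)-\sum_{uv\in E(B)}D_3(u,v,r).$$
Let $f$ be the vector with $f_v=R_{vr}$ (so $f_r=0$), and let $\pi_v=1-\frac12\sum_{u\sim v}R_{uv}$, where the sum is over the neighbors $u$ of $v$ in $B$. Inserting Step 1, and using $\sum_{uv\in E(B)}\frac12R_{uv}(R_{ur}+R_{vr})=\sum_vR_{vr}\cdot\frac12\sum_{u\sim v}R_{uv}$, we get
$$\frac{F_2}T=\sum_v\pi_vR_{vr}+\frac14\sum_{uv\in E(B)}R_{uv}^2+\frac14f^{\top}Lf .$$

**Step 3: the last term equals half of the first.** We compute $\pi$ and $Lf$. With $d_v$ the degree of $v$, we have $(L\Gamma)_{vv}=d_vh_v-\sum_{u\sim v}\Gamma_{uv}$ and $(Lh)_v=d_vh_v-\sum_{u\sim v}h_u$, so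
$$\sum_{u\sim v}R_{uv}=d_vh_v+\sum_{u\sim v}h_u-2\sum_{u\sim v}\Gamma_{uv}=2(L\Gamma)_{vv}-(Lh)_v=2-\frac2b-(Lh)_v .$$
Hence $\pi=\frac1b\mathbf 1+\frac12Lh$, and $\sum_v\pi_v=1$ because $\mathbf 1^\top L=0$. Let $\mathbf e_r$ be the unit vector at $r$. Then $f=h-2\Gamma\mathbf e_r+\Gamma_{rr}\mathbf 1$, so
$$Lf=Lh-2\mathbf e_r+\frac2b\mathbf 1=2\pi-2\mathbf e_r .$$
As $f_r=0$, this gives $f^{\top}Lf=2\sum_v\pi_vR_{vr}$. So for every $r$,
$$\frac{F_2}T=\frac32\sum_v\pi_vR_{vr}+\frac14\sum_{uv\in E(B)}R_{uv}^2 .$$

**Step 4: average over $r$.** The left side does not depend on $r$, so we may average. Since $\Gamma\mathbf 1=0$, $\frac1b\sum_rR_{vr}=h_v+\frac1b\operatorname{Tr}\Gamma$. Therefore the average of $\sum_v\pi_vR_{vr}$ is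
$$\pi^{\top}h+\frac1b\operatorname{Tr}\Gamma=\frac1b\operatorname{Tr}\Gamma+\frac12h^{\top}Lh+\frac1b\operatorname{Tr}\Gamma=\frac2b\operatorname{Tr}\Gamma+\frac12h^{\top}Lh,$$
and multiplying by $\frac32$ proves (6).

**Step 5: the inequality (7).** We remove the trace. Each $2$-component forest with sizes $a,a'$ separates $aa'$ pairs, so
$$\sum aa'=\sum_{\{u,v\}}D_2(u,v)=T\sum_{\{u,v\}}R_{uv}=\frac T2\sum_{u,v}(\Gamma_{uu}+\Gamma_{vv}-2\Gamma_{uv})=Tb\operatorname{Tr}\Gamma .$$
Multiply (6) by $Tb^2$ and use $b^2-3aa'=(a+a')^2-3aa'=a^2-aa'+a'^2$: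
$$\sum(a^2-aa'+a'^2)=b^2F_2-3\sum aa'=Tb^2\Bigl(\frac34h^{\top}Lh+\frac14\sum_{uv\in E(B)}R_{uv}^2\Bigr)\ \ge\ \frac{Tb^2}4\sum_{uv\in E(B)}R_{uv}^2 .$$
For an edge $uv$, adding $uv$ shows that $TR_{uv}=D_2(u,v)$ is the number of spanning trees that contain $uv$. Each tree has $b-1$ edges, so $\sum_{uv\in E(B)}R_{uv}=b-1$, and by Cauchy–Schwarz $\sum_{uv\in E(B)} R_{uv}^2\ge(b-1)^2/m_B$. This is the first inequality of (7). For the second put $\beta=\binom b2$. It reads $2\beta^2/m_B\ge4\beta-2m_B$, that is, $(\beta-m_B)^2\ge0$. For $K_b$ both $h$ and $R$ are constant and $m_B=\beta$, so everything is an equality. $\square$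

The formula settles $s=2$, in a form sharp in terms of the number of edges.

**Theorem 2.** For connected simple $G$ with $n\ge2$ vertices and $m$ edges, $F_2(G)/F_1(G)$ is given by (6) (with $B=G$), and
$$\frac{F_2(G)}{F_1(G)}\ \ge\ \frac{(n-1)^2(n+6)}{4nm}=\frac{\binom n2}m\cdot\frac{F_2(K_n)}{F_1(K_n)},$$
with equality if and only if $G=K_n$.

*Proof.* In (6), $h^{\top}Lh\ge0$ and $\sum_{uv\in E(G)} R_{uv}^2\ge(n-1)^2/m$, as in Step 5. Let $\mu_1,\dots,\mu_{n-1}>0$ be the nonzero eigenvalues of $L$; their sum is $\operatorname{Tr}L=2m$. By Cauchy–Schwarz, $\operatorname{Tr}\Gamma=\sum_i1/\mu_i\ge(n-1)^2/(2m)$. Adding,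
$$\frac{F_2}{F_1}\ge\frac{(n-1)^2}{4m}\Bigl(\frac6n+1\Bigr)=\frac{(n-1)^2(n+6)}{4nm}.$$
For $K_n$ we have $\operatorname{Tr}\Gamma=\frac{n-1}n$ and $R=\frac2n$, so (6) gives $\frac{3(n-1)}{n^2}+\frac14\cdot\frac{n(n-1)}2\cdot\frac4{n^2}=\frac{(n-1)(n+6)}{2n^2}$. Multiplying by $\binom n2/m$ gives the stated bound, and for $m=\binom n2$ there is equality. Conversely, equality forces all nonzero eigenvalues to be equal, so $L=\mu(I-J/n)$ with $\mu>0$. Then all off-diagonal entries of $L$ are nonzero, and $G=K_n$. $\square$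

For $n=4$ the value is $\frac{3\cdot10}{32}=\frac{15}{16}$, as in the table.

## 6. From two components to $s$ components

We now apply (7) to every pair of components of every forest in $\mathcal F_s$. Write
$$\mathcal N_j=\sum_{F\in\mathcal F_j}N(F)=\sum_{uv\text{ missing}}D_j(uv);$$
the two expressions count the same pairs (forest, separated missing pair).

**Lemma 2.** For every simple graph $G$ on $n$ vertices and $2\le s\le n$,
$$2(s-1)n^2F_s\ \ge\ 2(2s-1)\bigl(kF_{s-1}+\mathcal N_s\bigr)+\sum_{F'\in\mathcal F_{s-1}}\bigl(p_2(F')-n+2\nu-2N(F')\bigr),\tag{8}$$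
with equality for $G=K_n$.

*Proof.*

**Step 1: sum over pairs of components.** For $F\in\mathcal F_s$ with sizes $a_1,\dots,a_s$, each $a_i^2$ occurs in $s-1$ pairs, and $2\sum_{i<j}a_ia_j=n^2-p_2(F)$. So
$$2\sum_{i<j}(a_i^2-a_ia_j+a_j^2)=2(s-1)p_2(F)-(n^2-p_2(F))=(2s-1)p_2(F)-n^2 .$$

**Step 2: regroup by the union of the two components.** A forest $F\in\mathcal F_s$ together with two of its components is the same as a partition of $V$ into $s-1$ sets with one distinguished set $B$, a spanning tree of $G[B']$ for each other set $B'$, and a $2$-component spanning forest of $G[B]$. Fix the partition, $B$ and the trees on the other sets, and sum $2(a^2-aa'+a'^2)$ over the $2$-component forests of $G[B]$. If $G[B]$ is disconnected, we drop this sum, which is nonnegative since $a^2-aa'+a'^2>0$. If $G[B]$ is connected with $b=|B|\ge2$, by (7) the sum is at least $F_1(G[B])\,(b(b-1)+2\nu_B)$, with $\nu_B$ the number of missing pairs inside $B$. Choosing one of the $F_1(G[B])$ spanning trees completes the data to a forest $F'\in\mathcal F_{s-1}$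 with a distinguished component $B$. One-vertex components may be included on the right, since they contribute $b(b-1)+2\nu_B=0$. Hence
$$\sum_{F\in\mathcal F_s}\bigl((2s-1)p_2(F)-n^2\bigr)\ \ge\sum_{F'\in\mathcal F_{s-1}}\ \sum_{B}\bigl(b(b-1)+2\nu_B\bigr)=\sum_{F'\in\mathcal F_{s-1}}\bigl(p_2(F')-n+2\nu-2N(F')\bigr),$$
where $B$ runs over the components of $F'$. The last equality holds because the missing pairs inside components number $\nu-N(F')$.

**Step 3: eliminate $p_2$ on the left.** By (1) and (2), $\sum_{F\in\mathcal F_s}(n^2-p_2(F))=2kF_{s-1}+2\mathcal N_s$. Multiply this by $2s-1$ and add it to the inequality of Step 2. The left side becomes $\sum_F\bigl((2s-1)n^2-n^2\bigr)=2(s-1)n^2F_s$, and we obtain (8). For $K_n$ every $G[B]$ is complete, so nothing was dropped and (7) was an equality each time. $\square$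

What (8) gives at once is instructive. For $s=2$ we have $p_2(F')=n^2$ and $N(F')=0$ for every tree $F'$, so (8) reads $2n^2F_2\ge\bigl((n-1)(n+6)+2\nu\bigr)F_1+6\mathcal N_2$, and Theorem 1 for $s=2$ follows. For $s\ge3$, compare (8) with its equality case for $K_n$. The forests $F'$ now enter through $p_2(F')$, which by (1) equals $n^2-2C(F')-2N(F')$. The sum of $C(F')$ can be handled by induction, but the two terms with $N(F')$ add up to $-4\mathcal N_{s-1}$, against which stand only $2(2s-1)\mathcal N_s$ and $2\nu F_{s-1}$. The last is at least $2\mathcal N_{s-1}$, since $N(F')\le\nu$. So the direct argument stops at one comparison: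
$$\text{is}\quad(2s-1)\,\mathcal N_s\ge\mathcal N_{s-1}\,?$$
At an edge-maximal counterexample, (4) and Mason's inequality will supply it, for those $s$ for which $c_s$ is not too large. So we must study $c_s$.

## 7. A recursion for the averages $c_s$

For $K_n$ we have $\nu=0$ and $N=0$, and the average of $p_2(F')-n=n^2-n-2C(F')$ over $\mathcal F_{s-1}(K_n)$ is $n^2-n-2c_{s-1}$. Equality in (8), divided by $F_{s-1}^*$ and then halved, gives for $2\le s\le n$
$$2(s-1)n^2\rho_s^*=2(2s-1)k+n^2-n-2c_{s-1},\qquad\text{that is,}\qquad\frac{(s-1)n^2k}{c_s}=(2s-1)k+M-c_{s-1}.\tag{9}$$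
For $n=4$: $c_1,c_2,c_3,c_4=0,\frac{16}5,5,6$, and (9) reads $15=9+6-0$, $\frac{64}5=10+6-\frac{16}5$, $8=7+6-5$.

Put $t=2s-1-n$. Then $2s-1=n+t$, $2k=n+1-t$ and $2(k-1)=n-1-t$. Note that $s\le\frac n2+1$ means $t\le1$, and that passing from $s$ to $s-1$ replaces $t$ by $t-2$.

**Lemma 3.** (a) If $2\le s\le n-1$ and either $s\le\frac n2+1$, or $t\ge0$ and $t^2\le5n-1$, then $c_s<(2s-1)\dfrac{k^2}{k-1}$.

(b) If $t\ge1$ and $s\le n$, then $z_s:=2(M-c_s)$ satisfies $0\le z_s\le\dfrac{n(n-1-t)}t$.

*Proof.*

**Step 1: part (a) for $s\le\frac n2+1$.** We show the stronger bound $c_s<(2s-1)k$ for $1\le s\le\frac n2+1$, by induction on $s$. For $s=1$ it says $0<n$. Let $s\ge2$ and $c_{s-1}<(2s-3)(k+1)$, which is the bound for $s-1$. Then the right side of (9) is larger than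
$$\Delta:=(2s-1)k+M-(2s-3)(k+1)=M+2k-2s+3=\frac{n^2+3n}2-4s+5 .$$
Since $4s\le2n+4$, $\Delta\ge\frac{n^2-n}2+1>0$, so $c_s<(s-1)n^2k/\Delta$. It remains to see that $(s-1)n^2\le(2s-1)\Delta$. Expanding,
$$(2s-1)\Delta-(s-1)n^2=\frac{n^2}2+3sn-8s^2+14s-\frac{3n}2-5 .$$
This is concave in $s$; at $s=1$ it equals $\frac{n^2}2+\frac{3n}2+1>0$ and at $s=\frac n2+1$ it equals $\frac n2+1>0$. So it is positive in between, and the induction is complete. For $2\le s\le n-1$ we have $k\ge2$, so $(2s-1)k<(2s-1)\frac{k^2}{k-1}$, which gives (a) in this range.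

**Step 2: part (a) for $t\ge0$, $t^2\le5n-1$.** Here a crude bound on $c_s$ is enough. A forest with $k-1$ edges has $C\le M-(k-1)$, since its own edges join no two components. So
$$2c_s\le n^2-n-(n-1-t)=n^2-2n+1+t .$$
On the other side, $\frac k{k-1}=1+\frac2{n-1-t}$ and $\frac{n+1-t}{n-1-t}>1$, so
$$2(2s-1)\frac{k^2}{k-1}=(n+t)(n+1-t)\Bigl(1+\frac2{n-1-t}\Bigr)>n^2+n+t-t^2+2(n+t).$$
The difference of the two is more than $5n+2t-1-t^2\ge0$.

**Step 3: part (b).** We run the recursion downward from $s=n$. As $C\le M$, we have $z_s\ge0$. Multiply (9) by $4c_s$ and write $2c_s=n^2-n-z_s$ and $2(M-c_{s-1})=z_{s-1}$: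
$$(n+t-1)n^2(n+1-t)=(n^2-n-z_s)\bigl((n+t)(n+1-t)+z_{s-1}\bigr).$$
Solve for $z_{s-1}$, using $(n+t-1)n^2-(n+t)(n^2-n)=nt$:
$$z_{s-1}=\frac{(n+1-t)\bigl((n+t)z_s+nt\bigr)}{n^2-n-z_s}.\tag{10}$$
The right side is increasing in $z_s\in[0,n^2-n)$. For $s=n$, $t=n-1$, we have $c_n=M$, so $z_n=0$ and the claim holds. Suppose it holds for $s$ with $t\ge3$, and put $Z=n(n-1-t)/t$. Then
$$(n+t)Z+nt=\frac nt(n^2-n-t),\qquad n^2-n-Z=\frac nt(nt-n+1)>0,$$
so (10) and monotonicity give
$$z_{s-1}\le\frac{(n+1-t)(n^2-n-t)}{nt-n+1}\le\frac{n(n+1-t)}{t-2}.$$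
The second inequality holds because $n(nt-n+1)-(n^2-n-t)(t-2)=n(n-1)+t(n+t-2)>0$. The last expression is the claimed bound for $s-1$, where $t$ is replaced by $t-2\ge1$. $\square$

## 8. Proof of $(\mathrm T_s)$ for $t\le\sqrt{5n-1}$

Let $2\le s\le n-1$, and suppose that $s\le\frac n2+1$, or that $t\ge0$ and $t^2\le5n-1$. Since $s\le\frac n2+1$ means $t\le1$, and $1\le\sqrt{5n-1}$, the condition is simply $t\le\sqrt{5n-1}$. So these $s$ form an initial segment of $\{2,\dots,n-1\}$, and we argue by induction on $s$.

**Step 1: what the induction hypothesis gives.** If $(\mathrm T_j)$ holds, then for every $G$ with $F_j(G)>0$,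
$$\sum_{F\in\mathcal F_j}C(F)\ \le\ c_jF_j .\tag{11}$$
Indeed, by (2) this says $F_{j-1}F_j^*\le F_jF_{j-1}^*$, which is $(\mathrm T_j)$ if $F_{j-1}(G)>0$ and trivial otherwise. For $j=1$, (11) says $0\le0$. So (11) is available for $j=s-1$. Suppose that $(\mathrm T_s)$ fails, and let $G$ be an edge-maximal counterexample for $s$, so that (4) holds. Since $G\ne K_n$, $\nu>0$.

**Step 2: compare $\mathcal N_s$ with $\mathcal N_{s-1}$.** Let $uv$ be missing. For the matroid of $G/uv$ we have $D_{s+1}=I_{k-2}$, $D_s=I_{k-1}$, $D_{s-1}=I_k$, and (5) with $i=k-1\ge1$ gives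
$$D_s(uv)^2\ \ge\ \frac k{k-1}\,D_{s+1}(uv)\,D_{s-1}(uv).$$
Also $D_s(uv)>0$: take $F'\in\mathcal F_{s-1}$, and delete an edge of its $u$–$v$ path if there is one, and any edge otherwise. Insert (4) and divide by $D_s(uv)$ to obtain $D_s(uv)\ge\frac k{k-1}\rho_s^*D_{s-1}(uv)$. Summing over missing pairs and using $\rho_s^*=k/c_s$,
$$(2s-1)\mathcal N_s\ \ge\ \frac{(2s-1)k^2}{(k-1)c_s}\,\mathcal N_{s-1},\tag{12}$$
and by Lemma 3(a) the coefficient on the right is larger than $1$. This is the comparison that was missing at the end of Section 6.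

**Step 3: conclude.** By (1) and by (11) for $j=s-1$,
$$\sum_{F'\in\mathcal F_{s-1}}p_2(F')=\sum_{F'\in\mathcal F_{s-1}}\bigl(n^2-2C(F')-2N(F')\bigr)\ \ge\ (n^2-2c_{s-1})F_{s-1}-2\mathcal N_{s-1}.$$
Insert this in (8). The terms with $F_{s-1}$, apart from $2\nu F_{s-1}$, have total coefficient $2(2s-1)k+n^2-n-2c_{s-1}=2(s-1)n^2\rho_s^*$ by (9). Hence
$$2(s-1)n^2\bigl(F_s-\rho_s^*F_{s-1}\bigr)\ \ge\ 2(2s-1)\mathcal N_s-4\mathcal N_{s-1}+2\nu F_{s-1}.$$
If $\mathcal N_{s-1}>0$, then by (12) the right side is larger than $2\mathcal N_{s-1}-4\mathcal N_{s-1}+2\nu F_{s-1}=2(\nu F_{s-1}-\mathcal N_{s-1})\ge0$, because $N(F')\le\nu$ for every $F'$. If $\mathcal N_{s-1}=0$, it is at least $2\nu F_{s-1}>0$. In both cases $F_s>\rho_s^*F_{s-1}$, which contradicts the choice of $G$. So $(\mathrm T_s)$ holds. $\square$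

## 9. Proof of $(\mathrm T_s)$ for $t\ge\sqrt{5n}$: forests with few edges

The argument of Section 8 needs the coefficient in (12) to be at least $1$, and for large $s$ it is not. For $s=n-1$ we have $k=2$ and $c_{n-1}=M-1$ (every one-edge forest of $K_n$ has $C=M-1$), so the coefficient is $4(2n-3)/(M-1)$. It is less than $1$ exactly when $n^2-17n+22>0$, that is, for all $n\ge16$. For $n=16$ it is $116/119$. A different use of (4) is needed when the forests have few edges.

The thought is as follows. When edges are few, a random forest in $\mathcal F_{s+1}$ rarely connects $u$ to $v$. Suppose for a moment that it never does, and that there are no edges at all between the components of $u$ and $v$. Then (4) says, as we shall see, that the average of $C$ over $\mathcal F_{s+1}$ is at most $\frac{k-1}kc_s$. But Mason's inequality and the failure of $(\mathrm T_s)$ force this average to be at least $c_s$. So the small gap $c_s/k$ must be paid for by forests that connect $u$ to $v$, and by edges between their two components. Both are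 bounded by counting $u$–$v$ paths.

Let $s\le n-1$ be one of the remaining values: $t>\sqrt{5n-1}$, so $t>1$ and, $t$ being an integer, $t^2\ge5n$. From $2(k-1)=n-1-t\ge2$ we get $t\le n-3$. Hence $(n-3)^2\ge5n$, that is, $n^2-11n+9\ge0$, so $n\ge11$, $t^2\ge55$ and $t\ge8$. No induction is needed. Suppose that $(\mathrm T_s)$ fails, let $G$ be an edge-maximal counterexample for $s$, write $c=c_s$, and fix a missing pair $uv$.

**Step 1: ratios of consecutive forest numbers.** Here Mason's inequality is used for $G$ itself. Let $I_i=F_{n-i}(G)$. As $I_k=F_{s-1}(G)>0$, all $I_i$ with $0\le i\le k$ are positive, and by (5) the numbers $\sigma_i=iI_i/I_{i-1}$ are nonincreasing for $1\le i\le k$. Since $k/\sigma_k=I_{k-1}/I_k=F_s/F_{s-1}\le\rho_s^*=k/c$, we have $\sigma_k\ge c$, so $\sigma_i\ge c$ for $1\le i\le k$. In other words $I_{i-1}\le\frac ic I_i$. Note that $F_{s+1}=I_{k-2}$. Iterating, and with $(x)_j=x(x-1)\cdots(x-j+1)$,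
$$\frac{F_{s+1+j}}{F_{s+1}}\ \le\ \frac{(k-2)_j}{c^j}\qquad(j\ge0),\tag{13}$$
where for $j>k-2$ both sides are $0$. Moreover, by (2) with $s+1$ in place of $s$,
$$\sum_{F\in\mathcal F_{s+1}}C(F)=(k-1)F_s=(k-1)I_{k-1}=\sigma_{k-1}I_{k-2}\ \ge\ cF_{s+1}.\tag{14}$$

**Step 2: the inequality that has to be violated.** Let $S$ be the set of $F\in\mathcal F_{s+1}$ that separate $u,v$, so $|S|=D_{s+1}(uv)$, and put $q=|S|/F_{s+1}$. For $F\in S$ let $c_{uv}(F)$ be the number of edges of $G$ between the component of $u$ and the component of $v$, and put $X=\frac1{F_{s+1}}\sum_{F\in S}c_{uv}(F)$.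

Take a forest in $\mathcal F_s$ that separates $u,v$, and delete one of its $k-1$ edges. The result is some $F\in S$, and the deleted edge joins two different components of $F$, but not those of $u$ and $v$. Conversely every such edge can be added back. So $(k-1)D_s(uv)=\sum_{F\in S}(C(F)-c_{uv}(F))$. By (4), $D_s(uv)\le\frac ckD_{s+1}(uv)$, hence
$$\sum_{F\in S}\bigl(C(F)-c_{uv}(F)\bigr)\ \le\ \frac{k-1}k\,c\,D_{s+1}(uv).$$
For a lower bound of $\sum_SC$, note that each $F\in\mathcal F_{s+1}$ has $k-2$ edges of its own, so $C(F)\le m-(k-2)$. With (14),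
$$\sum_{F\in S}C(F)\ \ge\ cF_{s+1}-(m-k+2)\bigl(F_{s+1}-D_{s+1}(uv)\bigr).$$
Combine the two and divide by $F_{s+1}$:
$$X\ \ge\ c-(1-q)(m-k+2)-\frac{k-1}k\,cq\ =\ \frac{cq}k-(1-q)(m-k+2-c).$$
Since $uv$ is missing, $m\le M-1$. Put $\delta=M-(k-1)-c$; then $m-k+2-c\le\delta\le M-c=\frac{z_s}2$. So $X\ge\frac{cq}k-(1-q)\delta$, and multiplying by $k/c$ and rearranging,
$$1\ \le\ \frac kcX+(1-q)\Bigl(1+\frac{k\delta}c\Bigr).\tag{15}$$
We now show that the right side is less than $1$.

**Step 3: bound $X$ and $1-q$ by counting paths.** As $uv$ is not an edge, every $u$–$v$ path has $\ell\ge2$ edges, and there are at most $(n-2)_{\ell-1}$ paths with exactly $\ell$ edges (choose the inner vertices in order). For a given such path, the number of $F\in\mathcal F_j$ that contain it is at most $F_{j+\ell}$: deleting the path's $\ell$ edges is an injection into $\mathcal F_{j+\ell}$.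

The sum $\sum_{F\in S}c_{uv}(F)$ counts pairs $(F,f)$, where $F\in S$ and $f$ is an edge between the components of $u$ and $v$. Sending $(F,f)$ to $(F+f,f)$ is an injection into the pairs $(\hat F,f)$, where $\hat F\in\mathcal F_s$ connects $u$ to $v$ and $f$ is an edge of its $u$–$v$ path. A path with $\ell$ edges offers $\ell$ choices of $f$. Put $\lambda=(n-2)(k-2)/c\ge0$. If $\lambda<1$, then, using (13) with $j=\ell-1$,
$$X\ \le\ \sum_{\ell\ge2}\ell\,(n-2)_{\ell-1}\frac{F_{s+\ell}}{F_{s+1}}\ \le\ \sum_{j\ge1}(j+1)\lambda^j=\frac1{(1-\lambda)^2}-1 .$$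
Similarly $1-q$ is the proportion of forests in $\mathcal F_{s+1}$ that connect $u$ to $v$, so by (13) with $j=\ell$,
$$1-q\ \le\ \sum_{\ell\ge2}(n-2)_{\ell-1}\frac{F_{s+1+\ell}}{F_{s+1}}\ \le\ \frac{k-2}c\sum_{j\ge1}\lambda^j\ \le\ \frac kc\cdot\frac1{1-\lambda}.$$

**Step 4: the sizes of $k/c$, $\lambda$ and $k\delta/c$.** By Lemma 3(b), and by the computation of $n^2-n-Z$ in its proof, $2c=n^2-n-z_s\ge\frac nt(nt-n+1)$.

First,
$$\frac kc=\frac{2k}{2c}\le\frac{t(n+1-t)}{n(nt-n+1)}\le\frac{t(n+1-t)}{n\cdot n(t-1)}\le\frac1n .$$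
The last inequality is equivalent to $n+t\le t^2$, which is true since $n\le\frac{t^2}5$ and $t\le\frac{t^2}8$.

Second, $2(k-2)=n-3-t$, so $\lambda\le\dfrac{t(n-2)(n-3-t)}{n(nt-n+1)}$. Expanding,
$$n(nt-n+1)-t(n-2)(n-3-t)=n(t^2-n)+n+5nt-2t(t+3)\ \ge\ n(t^2-n),$$
because $t+3\le n$. Therefore, using $n\le\frac{t^2}5$,
$$1-\lambda\ \ge\ \frac{t^2-n}{nt-n+1}\ \ge\ \frac{t^2-n}{nt}\ \ge\ \frac{4t}{5n}>0 .$$
In particular $\lambda<1$, so Step 3 applies.

Third, if $\delta\ge0$, then $\frac{k\delta}c\le\frac1n\cdot\frac{z_s}2\le\frac{n-1-t}{2t}<\frac n{2t}$. If $\delta<0$, then trivially $\frac{k\delta}c<\frac n{2t}$.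

**Step 5: the contradiction.** Insert these bounds, with $t^2\ge5n$ and $t\ge8$:
$$\frac kcX\le\frac1n\cdot\frac{25n^2}{16t^2}=\frac{25n}{16t^2}\le\frac5{16},\qquad 1-q\le\frac1n\cdot\frac{5n}{4t}=\frac5{4t}\le\frac5{32},\qquad(1-q)\frac{k\delta}c\le\frac5{4t}\cdot\frac n{2t}=\frac{5n}{8t^2}\le\frac18 .$$
So the right side of (15) is at most $\frac5{16}+\frac5{32}+\frac18=\frac{19}{32}<1$, which contradicts (15). Hence $(\mathrm T_s)$ holds. $\square$

*Proof of Theorem 1.* The case $s=n$ was settled in Section 1. Every $s$ with $2\le s\le n-1$ satisfies $t\le\sqrt{5n-1}$ (Section 8) or $t^2\ge5n$ with $t>1$ (Section 9), as $t^2$ is an integer. $\blacksquare$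

## 10. Several steps at once, and weighted complete graphs

**Theorem 3.** (i) If $1\le a<b\le n$ and $G$ is a simple graph on $n$ vertices with $F_a(G)>0$, then $F_b(G)/F_a(G)\ge F_b(K_n)/F_a(K_n)$, with equality if and only if $G=K_n$. Equivalently, for any simple $G$ on $n$ vertices, the probability that a uniform random $i$-edge forest of $K_n$ lies in $G$ is nonincreasing in $i$, and for $G\ne K_n$ strictly decreasing as long as it is positive.

(ii) For weights $w\in[0,1]^{E(K_n)}$ let $F_s(w)=\sum_F\prod_{e\in F}w_e$, the sum being over the $s$-component spanning forests $F$ of $K_n$. If $2\le s\le n$ and $F_{s-1}(w)>0$, then $F_s(w)/F_{s-1}(w)\ge F_s(K_n)/F_{s-1}(K_n)$, with equality if and only if $w\equiv1$.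

*Proof of (i).* Deleting edges shows that $F_a(G)>0$ implies $F_j(G)>0$ for $a\le j\le n$. Multiply the inequalities of Theorem 1 for $s=a+1,\dots,b$. If $G\ne K_n$, all of them are strict inequalities between positive numbers, so the product is strict. For the reformulation, the probability in question is $F_{n-i}(G)/F_{n-i}^*$. For consecutive values of $i$ the assertion is $F_{s-1}(G)/F_{s-1}^*\le F_s(G)/F_s^*$, which is the case $b=a+1$ if $F_{s-1}(G)>0$, and clear if $F_{s-1}(G)=0$. Conversely, this case gives the general one by multiplication, as just seen.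

*Proof of (ii).* The idea is to read $w$ as a random graph. Let $G_w$ contain each edge $e$ of $K_n$ independently with probability $w_e$. Then $F_j(w)=\mathbb E\,F_j(G_w)$. For a graph $G$ on the $n$ vertices put $\Delta(G)=F_s(G)F_{s-1}^*-F_{s-1}(G)F_s^*$. By Theorem 1, $\Delta(G)\ge0$ for all $G$ (trivially if $F_{s-1}(G)=0$), so
$$F_s(w)F_{s-1}^*-F_{s-1}(w)F_s^*=\mathbb E\,\Delta(G_w)\ge0,$$
which is the inequality. If $w\equiv1$ there is equality. Let $w\not\equiv1$; it suffices to find a graph $H$ that occurs with positive probability and has $\Delta(H)>0$. If the support graph $\{e:w_e>0\}$ is not $K_n$, take it as $H$: it occurs with probability at least $\prod_{w_e>0}w_e>0$, it has $F_{s-1}(H)>0$ because $F_{s-1}(w)>0$, and $\Delta(H)>0$ by the equality case of Theorem 1. If the support is $K_n$, some edge has $w_e<1$, and $H=K_n-e$ occurs with probability $(1-w_e)\prod_{f\ne e}w_f>0$. For $n\ge3$ this $H$ is connected and different from $K_n$, so Theorem 1 gives $\Delta(H)>0$. For $n=2$ we have $s=2$, $F_1(H)=0$ and $F_2(H)=1$,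 so again $\Delta(H)>0$. $\square$
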